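# Linkages in highly connected digraphs of bounded independence number

## 1. Strong connectivity, independence number and linkages

Digraphs are finite, with no loops and no parallel arcs; two opposite arcs $uv$ and $vu$ are allowed. Paths are directed. The length of a path is its number of arcs, and an $(x,y)$-path runs from $x$ to $y$. Multidigraphs, where loops and parallel arcs are allowed, appear later as an auxiliary tool.

**Definition (independence number).** $\alpha(D)$ is the maximum size of a set of vertices of $D$ no two of which are joined by an arc in either direction.

For example, the directed cycle $v_1v_2v_3v_4v_1$ has $\alpha=2$: the set $\{v_1,v_3\}$ is independent, and no three vertices are. A digraph with $\alpha(D)=1$ is called semicomplete: any two vertices are joined by at least one arc. Tournaments are semicomplete.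

**Definition ($k$-strong).** $D$ is $k$-strong if $|V(D)|\ge k+1$ and $D-X$ is strongly connected for every $X\subseteq V(D)$ with $|X|<k$.

For example, the directed $4$-cycle is $1$-strong but not $2$-strong, since deleting a vertex leaves a path. The complete digraph on $k+1$ vertices (all arcs in both directions) is $k$-strong.

**Definition ($k$-linked).** $D$ is $k$-linked if for all distinct vertices $x_1,y_1,\dots,x_k,y_k$ there are vertex-disjoint paths $P_1,\dots,P_k$ such that $P_i$ is an $(x_i,y_i)$-path.

For example, a strong digraph is $1$-linked. The transitive tournament on vertices $1,2,3,4$ (arcs $ij$ for $i<j$) is not $2$-linked: no path leads from $4$ to $1$.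

**Definition (unilaterally 2-linked).** $D$ is unilaterally 2-linked if for every choice of four distinct vertices $x_1,y_1,x_2,y_2$ there are vertex-disjoint paths $P_1,P_2$ such that, for each $i$, $P_i$ is an $(x_i,y_i)$-path or a $(y_i,x_i)$-path.

For example, every semicomplete digraph is unilaterally 2-linked, because $P_i$ can be a single arc between $x_i$ and $y_i$. So the transitive tournament above is unilaterally 2-linked without being 2-linked. The directed $4$-cycle is not unilaterally 2-linked: take $x_1=v_1,\ y_1=v_3,\ x_2=v_2,\ y_2=v_4$; every path between $v_1$ and $v_3$ passes through $v_2$ or $v_4$. A 2-linked digraph is of course unilaterally 2-linked.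

We use four elementary facts.

* **Fact A.** If $D$ is $K$-strong and $|X|=m<K$, then $D-X$ is $(K-m)$-strong. Indeed $D-X$ has at least $K-m+1$ vertices, and deleting fewer than $K-m$ of them deletes in total fewer than $K$ vertices of $D$.
* **Fact B.** In a $K$-strong digraph all out-degrees and in-degrees are at least $K$. If $|N^+(v)|<K$, then $D-N^+(v)$ is strong by definition; it has at least two vertices, yet no arc leaves $v$ in it, a contradiction. In-degrees are symmetric.
* **Fact C (Menger).** For vertex sets $W,U$ of a digraph, the maximum number of vertex-disjoint paths from $W$ to $U$ equals the minimum size of a vertex set meeting all paths from $W$ to $U$.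
* **Fact D (König).** In a bipartite graph the maximum size of a matching equals the minimum size of a vertex set meeting all edges.

Now the question. The $4$-cycle shows that strong connectivity alone does not give unilateral 2-linkedness when $\alpha=2$. Does high strong connectivity suffice once $\alpha(D)$ is bounded? The problem comes from Jørgen Bang-Jensen, Xiaoying Chen, Panpan Cheng and Jin Yan, "The unilateral 2-linkage problem", arXiv:2610.36895 (2026), in the following form.

**Conjecture.** For every positive integer $\alpha$ there exists an integer $K^u_\alpha$ such that every $K^u_\alpha$-strong digraph $D$ with $\alpha(D)\le\alpha$ is unilaterally 2-linked.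

A result quoted with the problem is the case $\alpha=2$: every 16-strong digraph $D$ with $\alpha(D)\le2$ is unilaterally 2-linked. We prove that the conjecture is true, with ordinary linkages of any number of pairs.

**Theorem 1.** For all integers $k,\alpha\ge1$ there is an integer $K=K(k,\alpha)$ such that every $K$-strong digraph $D$ with $\alpha(D)\le\alpha$ is $k$-linked.

**Corollary 2 (the conjecture).** Every $K(2,\alpha)$-strong digraph $D$ with $\alpha(D)\le\alpha$ is 2-linked, hence unilaterally 2-linked. So $K^u_\alpha:=K(2,\alpha)$ works.

## 2. Semicomplete digraphs: one hub and an uncontrolled linkage

For $k=1$ Theorem 1 is trivial, since strong digraphs are 1-linked. For $\alpha=1$ unilateral linkage is trivial, as we saw, but ordinary $k$-linkedness is not. Let us do it by hand; half of the general proof is already visible here.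

Put $n=4k^2$ and let $D$ be a semicomplete digraph that is $K$-strong for $K=3k+2n+(n+k)2^n$. Fix terminals $Z=\{x_1,y_1,\dots,x_k,y_k\}$.

**Step 1: ports.** We want many ways to leave each $x_i$ and to arrive at each $y_i$. Choose greedily, pairwise disjoint and outside $Z$, $2k$ out-neighbors of each $x_i$ (the $x_i$-ports) and $2k$ in-neighbors of each $y_i$ (the $y_i$-ports). These are $n$ ports; the choice is possible because degrees are at least $K>2k+n$.

**Step 2: a hub.** We want a set of vertices that looks the same from every port. Take any set $\Sigma$ of $(n+k)2^n$ further vertices; there are at least $K+1-2k-n$ to choose from. Each $\sigma\in\Sigma$ is joined to each port by an arc, so each $\sigma$ determines a pattern: for every port, one direction in which there is an arc. There are at most $2^n$ patterns, so some $R\subseteq\Sigma$ with $|R|=n+k$ has a common pattern. Give a port $v$ the sign $-$ if $v\to\rho$ for all $\rho\in R$, and the sign $+$ if $\rho\to v$ for all $\rho\in R$, according to that pattern. A port of sign $-$ leads into the hub, a port of sign $+$ is reached from it.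

**Step 3: repairing wrong signs.** An $x_i$-port of sign $-$ is what we want: $x_i\to v\to\rho$. If all $x_i$-ports have sign $+$, we must continue from such a port to something that leads into the hub. So call the $x_i$-ports of sign $+$ *sources* and the $y_i$-ports of sign $-$ *sinks*; all other ports are *auxiliary*. Choose disjoint $R^0,R^1\subseteq R$ with $|R^0|=k$ and $|R^1|$ equal to the difference of the numbers of sources and sinks, and add $R^1$ to the smaller side ("dummies"). Now there are equally many, say $n_0\le n$, sources and sinks. Let $D_1$ be $D$ minus $Z$, the auxiliary ports and $R^0$; it is $(K-3k-n)$-strong, hence $n_0$-strong. A set of fewer than $n_0$ vertices leaves a source and a sink, and a path between them, so by Menger there are $n_0$ disjoint paths (*links*) from the sources to the sinks in $D_1$. Each source starts one link and each sink ends one.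

**Step 4: assembly.** For each $i$ we pick a beginning and an end of $P_i$. If some $x_i$-port $v$ has sign $-$, begin with $x_iv$. Otherwise all $2k$ of the $x_i$-ports are sources; begin with $x_iv$ followed by the link from $v$, for an $x_i$-port $v$ whose link has not been used. The link ends at a sink: either a port of sign $-$ or a dummy in $R^1$. Symmetrically, the end of $P_i$ is $vy_i$ with $v$ of sign $+$, or an unused link ending at a $y_i$-port $v$, followed by $vy_i$; it starts at a port of sign $+$ or at a dummy. Fewer than $2k$ links are used when a choice is made, so an unused one exists. Let $z$ be the last vertex of the beginning and $o$ the first vertex of the end. If both are ports, connect $z\to\rho_i\to o$ with $R^0=\{\rho_1,\dots,\rho_k\}$. If one of them is a dummy, the other is a port, because dummies are all sources or all sinks; then $z\to o$ is an arc. Links are disjoint from one another, from $Z$, from $R^0$ and from the auxiliary ports, so the resulting $(x_i,y_i)$-paths are disjoint. This proves Theorem 1 for $\alpha=1$.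

Note that Menger's theorem gave no control over which source is linked to which sink. Here this was harmless: every sink leads into the same hub.

## 3. Two hubs, and crossing arcs with the wrong signs

For $\alpha\ge2$ the first obstacle is that vertices need not be adjacent to vertices of $\Sigma$. The natural reaction is to collect the vertices that see too little of $\Sigma$ and build a second hub from them, then a third, and so on; since $\alpha(D)\le\alpha$, this should stop after at most $\alpha$ hubs. Section 5 makes this work. The second obstacle is to travel from one hub to another. Here is the example to keep in mind.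

**Example 3.** Let $r\ge1$. Take vertices $(s,i)$ with $s\in\{1,2\}$ and $1\le i\le12r$. Inside block $s$, for $i<j$, put the arc $(s,i)\to(s,j)$ if $j-i\le r$ and the arc $(s,j)\to(s,i)$ if $j-i>r$. Between blocks put, for $1\le i\le r$,
$$(1,11r+i)\to(2,i),\qquad (2,11r+i)\to(1,i).$$
So one moves forward slowly, backward quickly, and one leaves a block only from its last $r$ vertices and enters it only at its first $r$ vertices.

*This digraph has $\alpha=2$.* It is covered by two tournaments, and $(1,6r)$ and $(2,6r)$ are not adjacent.

*It is $r$-strong.* Delete a set $X$ with $|X|<r$. Any $r$ consecutive positions of a block contain a remaining vertex. So from a remaining vertex of index at most $11r$ we can step forward to another remaining vertex; we reach an index above $11r$, and then, by at most one more arc, the last remaining vertex $m$ of the block. From $m$, whose index exceeds $11r$, there is an arc to every remaining vertex of index at most $10r$. A remaining vertex of index above $10r$ has a remaining in-neighbor among the $r$ preceding positions; going back repeatedly we reach an index at most $10r$, so it too is reachable from $m$. Hence each block minus $X$ is strong. The $r$ arcs from block 1 to block 2 are disjoint,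 so one survives; likewise from block 2 to block 1.

*Two hubs.* Let $\Sigma_s$ consist of vertices $(s,i)$ with $5r\le i\le7r$. A path from $\Sigma_1$ to block 2 must first climb from an index at most $7r$ to one above $11r$, by at most $r$ per arc, so it has more than $4$ arcs before crossing. By symmetry, paths between $\Sigma_1$ and $\Sigma_2$ in either direction have length at least $5$. A vertex of block $s$ outside $\Sigma_s$ is adjacent to all of $\Sigma_s$.

*The first approach, and where it stops.* Strong connectivity supplies many disjoint arcs $u\to w$ from the vertices attached to hub 1 to those attached to hub 2. One would like to travel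
$$\text{hub }1\to u\to w\to\text{hub }2 .$$
For this, $u$ must have sign $+$ and $w$ sign $-$. But in Example 3 the crossing arcs are $u=(1,11r+i)\to w=(2,i)$. Here $u$ dominates all of $\Sigma_1$ and $w$ is dominated by all of $\Sigma_2$, and no arcs go the other way: the signs are $(-,+)$, exactly the wrong ones. This is no accident. If hubs are built so that they are far apart, then signs $(+,-)$ are impossible, since they would give a short path from hub to hub.

The next thing to try is Menger: ask for disjoint paths from vertices of sign $+$ at hub 1 to vertices of sign $-$ at hub 2. For one ordered pair of hubs this is fine. But one route may need to go from hub 1 to hub 2 and another from hub 2 to hub 1, and making the two families disjoint from each other is again a linkage problem. If instead we use Menger once, with all sources and all sinks together, we cannot prescribe which source goes to which sink. In Example 3, let the sources be the vertices $(s,i)$ and the sinks the vertices $(s,11r+i)$, for $s\in\{1,2\}$ and $i$ in some set $I\subseteq\{1,\dots,r\}$. The paths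
$$J_{s,i}:\quad (s,i)\to(s,i+r)\to(s,i+2r)\to\dots\to(s,i+11r)$$
are disjoint and link all sources to all sinks without ever leaving a block. Such a linkage only says that hub 1 can reach hub 1 and hub 2 can reach hub 2.

*The way out.* In Example 3, instead of letting $J_{1,i}$ end with the step from $u=(1,11r+i)$ back to hub 1, use the crossing arc:
$$\text{hub }1\to (1,i)\ \xrightarrow{\ J_{1,i}\ }\ (1,11r+i)\to(2,i)\ \xrightarrow{\ J_{2,i}\ }\ (2,11r+i)\to\text{hub }2 .$$
So the wrongly signed arc $u\to w$ is helpful if its ends are themselves made a sink and a source of the linkage: the link ending at $u$ normally continues into the hub of $u$, but it can be *flipped* across $uw$. The plan for the general case is a dichotomy. Balance sources and sinks at each hub. For a set $S$ of hubs, as many links then cross from $S$ to its complement as back. If many cross, we can cross $S$ on links. If few cross, then nearly all links involved with arcs $u\to w$ leaving $S$ stay on their own side, as the $J_{s,i}$ do, and flipping works. Everything after that is done on an auxiliary multidigraph whose vertices are the hubs.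

## 4. The constants

We fix $k,\alpha\ge1$. Each constant depends only on $k$, $\alpha$ and constants above it, so there is no circularity. The reader may skip this list and return to it whenever an inequality is used.

* $d_\beta=2^{\alpha+1-\beta}-1$ for $1\le\beta\le\alpha$. Thus $d_\alpha=1$ and $d_{\beta-1}=2d_\beta+1$ for $2\le\beta\le\alpha$. These are lengths of short paths.
* $f=k\alpha$ (flips per set of hubs), $F=2^\alpha f$ (bound for all flips), $B=2^{\alpha-1}$.
* $c_0=1$ and $c_{j+1}=(\alpha^2+1)c_j+2F+2k+f$ for $0\le j<B$ (thresholds for "few" and "many").
* $p=3(2\alpha^2c_B+5F)$ (crossing arcs per set of hubs), $p'=2F+2k+1$ (ports per terminal), $n=2^{\alpha+1}p+2kp'$ (bound for all ports).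
* $t=n+n(n+k)d_1$ (number of vertices to be avoided when routing to a hub), $\omega=n+p$.
* $q_{\alpha+1}=1$ and $q_\beta=n\,q_{\beta+1}+(n+k)2^n$ for $\beta=\alpha,\dots,1$ (hub sizes). So $q_1\ge q_2\ge\dots\ge q_{\alpha+1}=1$.
* $s_\beta=2t\beta q_{\beta+1}$ and $N_\beta=(2s_\beta+1)\,q_{\beta+1}\binom{q_\beta}{q_{\beta+1}}^{\beta}$ for $1\le\beta\le\alpha$; $N=\max_\beta N_\beta$.
* $\tau_1=0$ and $\tau_{\beta+1}=\tau_\beta+q_{\beta+1}s_\beta+\beta q_\beta$ for $1\le\beta\le\alpha$; $\tau=\tau_\alpha$.
* $K=2k+\tau+\alpha q_1+N+\alpha\omega+2n+t+\alpha k+p+p'+1$.

From now on $D$ is a $K$-strong digraph with $\alpha(D)\le\alpha$, the distinct terminals form $Z=\{x_1,y_1,\dots,x_k,y_k\}$, and $G=D-Z$.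

## 5. Hub systems

The purpose of this section is to find at most $\alpha$ hubs, any two far apart, such that all but a bounded number of vertices are robustly attached to one of them.

**Definition (hub system).** A hub system of order $\beta$ ($1\le\beta\le\alpha+1$) consists of pairwise disjoint sets $T,\Sigma_1,\dots,\Sigma_\beta\subseteq V(G)$ with $|\Sigma_l|=q_\beta$ such that, with $\Sigma=\bigcup_l\Sigma_l$:

(H) if $l\ne l'$, $\sigma\in\Sigma_l$ and $\sigma'\in\Sigma_{l'}$, then every $(\sigma,\sigma')$-path in $G-T-(\Sigma\setminus\{\sigma,\sigma'\})$ has length $>d_{\beta-1}$.

For $\beta=1$ condition (H) is vacuous. For example, let $\alpha=2$, so $d_1=3$ and $d_2=1$. In Example 3 with $r$ large, take $T=\emptyset$ and let $\Sigma_1,\Sigma_2$ be sets of $q_2$ non-terminal vertices with indices between $5r$ and $7r$ in blocks 1 and 2. All paths between them have length at least $5>3=d_1$, so this is a hub system of order 2.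

**Lemma 1.** There is no hub system of order $\alpha+1$.

*Proof.* Choose one vertex from each $\Sigma_l$. An arc between two of the chosen vertices would be a path of length $1=d_\alpha$, against (H). So we have an independent set of size $\alpha+1$ in $D$, a contradiction. $\square$

**Definition (related, good, bad).** Let a hub system of order $\beta\le\alpha$ be given and put $H=G-T$. For $v\in V(H)\setminus\Sigma$ and $\sigma\in\Sigma$ write $v\Rightarrow\sigma$ if for *every* $A\subseteq V(H)\setminus(\Sigma\cup\{v\})$ with $|A|\le t$ there is a $(v,\sigma)$-path of length at most $d_\beta$ in $H-A-(\Sigma\setminus\{\sigma\})$. Write $\sigma\Rightarrow v$ for the same condition with $(\sigma,v)$-paths. Call $v,\sigma$ related if $v\Rightarrow\sigma$ or $\sigma\Rightarrow v$. A vertex $v\in V(H)\setminus\Sigma$ is good if, for some $l$, it is related to more than $q_\beta-q_{\beta+1}$ members of $\Sigma_l$; otherwise it is bad.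

So $v\Rightarrow\sigma$ means that there is a short path from $v$ to $\sigma$ that cannot be destroyed by deleting $t$ vertices. If there is an arc $v\to\sigma$, then $v\Rightarrow\sigma$, because $A$ contains neither $v$ nor $\sigma$. When $d_\beta=1$, related just means adjacent; in the order-2 system of Example 3 every vertex outside $\Sigma$ is good, since it is adjacent to all of the hub in its own block. For a relation that is not an adjacency, take two complete digraphs on $a_1,\dots,a_m$ and $b_1,\dots,b_m$ with arcs $a_ib_i$ and $b_ia_i$ for all $i$; this has $\alpha=2$ for $m\ge2$. With $\Sigma_1=\{a_1,\dots,a_q\}$, order $\beta=1$ and $d_1=3$ (ignoring terminals, with $T=\emptyset$), the vertex $b_j$ with $j\neq1$ is not adjacent to $a_1$. But the paths $b_j\to b_i\to a_i\to a_1$ with $i>q$, $i\ne j$, have disjoint interiors outside $\Sigma_1$, and there are at least $m-q-1$ of them; if $m\ge q+t+2$, at most $t$ deletions cannot destroy all of them, so $b_j\Rightarrow a_1$. There one hub is enough.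

**Lemma 2.** Suppose a hub system of order $\beta\le\alpha$ with $|T|\le\tau_\beta$ has at least $N_\beta$ bad vertices. Then there is a hub system of order $\beta+1$ whose set $T'$ satisfies $|T'|\le\tau_{\beta+1}$.

*Proof.* The bad vertices will supply the new hub; their obstructions to being related go into $T'$.

**Step 1: obstructions.** For each bad vertex we collect a bounded set that separates it from part of each hub. A bad $v$ is related to at most $q_\beta-q_{\beta+1}$ members of each $\Sigma_l$, so we can choose $\Sigma_l(v)\subseteq\Sigma_l$ of size exactly $q_{\beta+1}$ consisting of vertices not related to $v$. For each $\sigma\in\bigcup_l\Sigma_l(v)$ neither $v\Rightarrow\sigma$ nor $\sigma\Rightarrow v$ holds, so there are sets $A,A'\subseteq V(H)\setminus(\Sigma\cup\{v\})$ of size at most $t$ such that $H-A-(\Sigma\setminus\{\sigma\})$ has no $(v,\sigma)$-path of length at most $d_\beta$ and $H-A'-(\Sigma\setminus\{\sigma\})$ has no $(\sigma,v)$-path of length at most $d_\beta$. Let $A_v$ be the union of these sets over all $\sigma\in\bigcup_l\Sigma_l(v)$. There are $\beta q_{\beta+1}$ such $\sigma$, so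
$$|A_v|\le 2t\beta q_{\beta+1}=s_\beta,\qquad A_v\cap(\Sigma\cup\{v\})=\emptyset .$$

**Step 2: choosing the new hub.** We need bad vertices that lie outside one another's obstructions and have the same sets $\Sigma_l(v)$. Join two bad vertices $v,v'$ in an auxiliary graph if $v'\in A_v$ or $v\in A_{v'}$. Every subgraph on $m\ge1$ vertices has at most $s_\beta m$ edges, hence a vertex of degree at most $2s_\beta$. Removing such vertices one by one and coloring in the reverse order uses at most $2s_\beta+1$ colors. The largest color class is an independent set of size at least
$$\frac{N_\beta}{2s_\beta+1}=q_{\beta+1}\binom{q_\beta}{q_{\beta+1}}^{\beta}.$$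
There are at most $\binom{q_\beta}{q_{\beta+1}}^{\beta}$ tuples $(\Sigma_1(v),\dots,\Sigma_\beta(v))$. So the independent set contains a set $\Sigma'_{\beta+1}$ of $q_{\beta+1}$ vertices with one and the same tuple, which we call $(\Sigma'_1,\dots,\Sigma'_\beta)$.

**Step 3: the new system.** We check sizes and disjointness. Put
$$T'=T\cup\bigcup_{v\in\Sigma'_{\beta+1}}A_v\cup\Bigl(\Sigma\setminus\bigcup_{l\le\beta}\Sigma'_l\Bigr),\qquad \Sigma'=\bigcup_{l\le\beta+1}\Sigma'_l .$$
Then $|T'|\le\tau_\beta+q_{\beta+1}s_\beta+\beta q_\beta=\tau_{\beta+1}$. The sets $\Sigma'_l$ have size $q_{\beta+1}$ and are pairwise disjoint, since bad vertices lie outside $\Sigma$. Also $T'\cap\Sigma'=\emptyset$: the set $T$ avoids $V(H)\supseteq\Sigma'$; the sets $A_v$ avoid $\Sigma$; and they avoid $\Sigma'_{\beta+1}$, because $v\notin A_v$ and $\Sigma'_{\beta+1}$ is independent in the auxiliary graph; finally $\Sigma\setminus\bigcup_{l\le\beta}\Sigma_l'$ is disjoint from $\Sigma'$ by construction.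

**Step 4: condition (H) with $d_\beta$.** We check the old pairs and then the new pairs.

A path from $\sigma\in\Sigma'_l$ to $\sigma'\in\Sigma'_{l'}$ with $l\ne l'$ and $l,l'\le\beta$ (so $\beta\ge2$) in $G-T'-(\Sigma'\setminus\{\sigma,\sigma'\})$ avoids $T$ and all of $\Sigma\setminus\{\sigma,\sigma'\}$, so by the old (H) its length is $>d_{\beta-1}>d_\beta$.

A path, in either direction, between $v\in\Sigma'_{\beta+1}$ and $\sigma\in\Sigma'_l$ with $l\le\beta$ in $G-T'-(\Sigma'\setminus\{v,\sigma\})$ avoids $T$, $A_v$ and $\Sigma\setminus\{\sigma\}$. Since $\sigma\in\Sigma_l(v)$, the set $A_v$ contains the obstructions for the pair $v,\sigma$ in both directions, so the length is $>d_\beta$. $\square$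

**The fixed system.** Start with $T=\emptyset$ and $\Sigma_1$ any $q_1$ vertices of $G$: this is a hub system of order $1$ with $|T|=\tau_1$. Apply Lemma 2 as long as possible. By Lemma 1 order $\alpha+1$ is never reached, so we end with a hub system of some order $\beta\le\alpha$ with $|T|\le\tau_\beta\le\tau$ and fewer than $N_\beta\le N$ bad vertices. Fix it, and write $H=G-T$, $d=d_\beta$, $q=q_\beta$, $q'=q_{\beta+1}$. Note $|\Sigma|=\beta q\le\alpha q_1$, and if $\beta\ge2$ then $d_{\beta-1}=2d+1$.

**Removing small hubs.** We want every hub to have many attached vertices. For each good $v$ choose $h(v)\in\{1,\dots,\beta\}$ such that $v$ is related to more than $q-q'$ members of $\Sigma_{h(v)}$. Let $L$ be the set of $l$ with $|h^{-1}(l)|\ge\omega$. Good vertices with $h(v)\notin L$ number at most $\alpha(\omega-1)$; from now on call them bad too. So there are fewer than $N+\alpha\omega$ bad vertices in total. Since $|V(D)|>K$, the number of vertices that were good at first is more than $K-2k-\tau-\alpha q_1-N\ge\alpha\omega$, so some $l$ has $|h^{-1}(l)|\ge\omega$ and $L\ne\emptyset$. The elements of $L$ are called *hubs*; $|L|\le\alpha$. For $S\subseteq L$ let $X_S$ be the set of good $v$ with $h(v)\in S$.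

## 6. Ports, signs and connectors

**Step 1: ports.** We choose the places where routes will leave terminals, reach terminals, or cross from one group of hubs to another. Choose, greedily and pairwise vertex-disjoint:

* for every $S$ with $\emptyset\ne S\subsetneq L$: $p$ disjoint arcs $u\to w$ with $u\in X_S$ and $w\in X_{L\setminus S}$, called the *objects of $S$*;
* for every $i$: $p'$ good out-neighbors of $x_i$ in $H-\Sigma$ (the *$x_i$-ports*) and $p'$ good in-neighbors of $y_i$ in $H-\Sigma$ (the *$y_i$-ports*).

All chosen vertices are called *ports*. There are fewer than $2^\alpha$ sets $S$, so there are at most $2^{\alpha+1}p+2kp'=n$ ports.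

*The objects exist.* Let $H'$ be $H$ minus $\Sigma$, the bad vertices and the ports already chosen. At most $2k+\tau+\alpha q_1+(N+\alpha\omega)+n\le K-p$ vertices of $D$ have been removed, so $H'$ is $p$-strong. Its vertices are the unused vertices of $X_S$ and of $X_{L\setminus S}$, and each of these two parts has size at least $\omega-n=p$. Consider the bipartite graph of the arcs from the first part to the second. If it had no matching of size $p$, König's theorem would give a set $C$ with $|C|<p$ meeting all these arcs. Both parts minus $C$ are nonempty and no arc goes from the first to the second in $H'-C$, so $H'-C$ is not strong, a contradiction.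

*The terminal ports exist.* By Fact B, $x_i$ has out-degree at least $K$, and $y_i$ has in-degree at least $K$. At most $2k+\tau+\alpha q_1+N+\alpha\omega+n$ vertices are terminals, in $T\cup\Sigma$, bad or already chosen, and $K$ exceeds this number by at least $p'$.

**Step 2: representatives and signs.** As in Section 2, we want part of each hub to look the same from all its ports. Let $l\in L$. Each port $v$ with $h(v)=l$ is unrelated to at most $q'-1$ members of $\Sigma_l$. So at least
$$q-n(q'-1)\ \ge\ (n+k)2^n$$
members of $\Sigma_l$ are related to all these ports. For each such $\sigma$ and each such port $v$ fix one direction, $v\Rightarrow\sigma$ or $\sigma\Rightarrow v$, that holds. There are at most $2^n$ patterns, so there is $R_l\subseteq\Sigma_l$ with $|R_l|=n+k$ such that every port $v$ with $h(v)=l$ gets one sign: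

* sign $-$ : $v\Rightarrow\rho$ for all $\rho\in R_l$ (the port leads into the hub);
* sign $+$ : $\rho\Rightarrow v$ for all $\rho\in R_l$ (the port is reached from the hub).

**Claim 1.** No object $u\to w$ has signs $(+,-)$.

*Proof.* Suppose it has. Since $h(u)\ne h(w)$, we have $\beta\ge2$. Take $\rho\in R_{h(u)}$ and $\rho'\in R_{h(w)}$. With $A=\emptyset$ the definition of $\Rightarrow$ gives a $(\rho,u)$-path of length at most $d$ in $H-(\Sigma\setminus\{\rho\})$ and a $(w,\rho')$-path of length at most $d$ in $H-(\Sigma\setminus\{\rho'\})$. Together with the arc $uw$ they form a $(\rho,\rho')$-walk of length at most $2d+1=d_{\beta-1}$ in $H-(\Sigma\setminus\{\rho,\rho'\})$. It contains a $(\rho,\rho')$-path of at most this length, contradicting (H). $\square$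

This is where the recursion $d_{\beta-1}=2d_\beta+1$ is needed. So each object is of one of three types: a *door* with signs $(-,+)$, an *in-tie* with signs $(-,-)$, or an *out-tie* with signs $(+,+)$. In Example 3 all crossing arcs are doors. For each $S$ keep $p/3$ objects of $S$ of one common type.

**Step 3: sources and sinks.** We decide where the links will start and end.

* *Sinks:* the vertex $u$ of each kept door and of each kept in-tie, and the $y_i$-ports of sign $-$. All have sign $-$.
* *Sources:* the vertex $w$ of each kept door and of each kept out-tie, and the $x_i$-ports of sign $+$. All have sign $+$.
* All other ports are *auxiliary*.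

In particular the vertex $w$ of a kept in-tie, the vertex $u$ of a kept out-tie, the $x_i$-ports of sign $-$ and the $y_i$-ports of sign $+$ are auxiliary. The *default hub* of a sink or source $v$ is $h(v)$.

Now balance each hub. Let $m^-_l$ and $m^+_l$ be the numbers of sinks and sources with default hub $l$; then $|m^-_l-m^+_l|\le n$. Choose disjoint $R^0_l,R^1_l\subseteq R_l$ with $|R^0_l|=k$ and $|R^1_l|=|m^-_l-m^+_l|$. If $m^-_l>m^+_l$, add the members of $R^1_l$ to the sources (*dummy sources*, with default hub $l$); if $m^+_l>m^-_l$, add them to the sinks (*dummy sinks*, with default hub $l$). Let $\mathcal W$ and $\mathcal U$ be the resulting sets of sources and sinks. They are disjoint, since ports in $\mathcal W$ and $\mathcal U$ have different signs, ports do not lie in $\Sigma$, and each hub has dummies of at most one kind. Every $l\in L$ is the default hub of equally many sources and sinks, and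
$$|\mathcal W|=|\mathcal U|=n_0:=\sum_{l\in L}\max(m^-_l,m^+_l)\le n .$$

**Step 4: connectors.** We reserve disjoint short paths between ports and representatives. For every port $v$ and every $\rho\in R_{h(v)}$ we choose a path of length at most $d$ in $H$: a path $C^-_{v,\rho}$ from $v$ to $\rho$ if $v$ has sign $-$, or a path $C^+_{\rho,v}$ from $\rho$ to $v$ if $v$ has sign $+$. We choose them so that their interiors are pairwise disjoint and contain no port and no vertex of $\Sigma$. This is done greedily: apply the definition of $\Rightarrow$ with $A$ consisting of all other ports and all interiors chosen so far. This $A$ avoids $\Sigma\cup\{v\}$, and since there are at most $n(n+k)$ connectors, each with fewer than $d\le d_1$ interior vertices, $|A|\le n+n(n+k)d_1=t$. The path obtained lies in $H-A-(\Sigma\setminus\{\rho\})$, so its interior is as required.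

## 7. The linkage and the balanced multidigraph of hubs

**Step 1: links.** We connect all sources to all sinks at once, without control of the pairing. Let $D_1$ be $H$ minus all auxiliary ports, all sets $R^0_l$ and all interiors of connectors. It contains $\mathcal W\cup\mathcal U$. At most $2k+\tau+n+\alpha k+t\le K-n$ vertices of $D$ were removed, so $D_1$ is $n$-strong, hence $n_0$-strong. (If $n_0=0$, there are no links and nothing to do.) A set $C$ with $|C|<n_0$ leaves a source and a sink in the strong digraph $D_1-C$, so it does not meet all paths from $\mathcal W$ to $\mathcal U$. By Menger's theorem there are $n_0$ disjoint paths from $\mathcal W$ to $\mathcal U$ in $D_1$; we call them *links*. Each source starts exactly one link and each sink ends exactly one link, and by disjointness interiors of links avoid $\mathcal W\cup\mathcal U$.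

**Step 2: the multidigraph $M$.** We record only which hubs a link joins. Let $M$ be the multidigraph on $L$ (loops allowed) with one arc per link, from the default hub of its source to the default hub of its sink. By the balancing, every vertex of $M$ has in-degree equal to out-degree. For $\emptyset\ne S\subsetneq L$ let $c(S)$ be the number of arcs of $M$ from $S$ to $L\setminus S$. Summing out-degree minus in-degree over $S$ gives
$$c(S)=c(L\setminus S). \qquad (1)$$
In Example 3 with the links $J_{s,i}$ all arcs of $M$ are loops and $c(\{1\})=0$.

**Step 3: few or many.** We need a gap between sets crossed by few links and sets crossed by many. By (1), $c$ takes at most $2^{|L|-1}-1\le B-1$ values. There are $B$ disjoint intervals $[c_j,c_{j+1})$, $0\le j<B$, so for some $j$ no value $c(S)$ lies in $[c_j,c_{j+1})$. Fix this $j$. Call $S$ *thin* if $c(S)<c_j$; otherwise $c(S)\ge c_{j+1}$.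

Write $l\sim l'$ if no thin set contains exactly one of $l,l'$. This is an equivalence relation: if a thin set contains exactly one of $l,l''$, then it contains exactly one of $l,l'$ or exactly one of $l',l''$. Its equivalence classes are simply called *classes*. Thin sets are unions of classes. In Example 3 with the links $J_{s,i}$, the sets $\{1\}$ and $\{2\}$ are thin and the classes are $\{1\},\{2\}$.

**Claim (a).** Fewer than $\alpha^2c_j$ arcs of $M$ join different classes.

*Proof.* Given two classes, some thin set contains exactly one of two chosen representatives; being a union of classes, it separates the two classes. By (1) it is crossed by at most $2(c_j-1)$ arcs in both directions together. There are at most $\binom\alpha2$ pairs of classes, so at most $\alpha(\alpha-1)(c_j-1)<\alpha^2c_j$ arcs join different classes. $\square$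

**Claim (b).** If $C$ is a class and $\emptyset\ne A\subsetneq C$, then $M$ has at least $c_{j+1}-\alpha^2c_j$ arcs from $A$ to $C\setminus A$.

*Proof.* $A$ is not a union of classes, so it is not thin, and $c(A)\ge c_{j+1}$. Of the arcs leaving $A$, those that also leave $C$ join different classes, so by (a) there are fewer than $\alpha^2c_j$ of them. $\square$

So inside a class there are plenty of links across every cut. Between classes there are few, and that is where we flip.

## 8. Flip arcs across unions of classes

A kept object $u\to w$ *involves* the link ending at $u$ if it is an in-tie, the link starting at $w$ if it is an out-tie, and both if it is a door. Different objects have different ports, and a link has one source and one sink, so each link is involved in at most two kept objects.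

**Definition (usable).** Let $S$ be a nonempty proper subset of $L$ that is a union of classes. A kept object $u\to w$ of $S$ is usable if

* (in-tie or door) the link ending at $u$ starts at a source with default hub in $S$;
* (out-tie or door) the link starting at $w$ ends at a sink with default hub in $L\setminus S$.

In Example 3 with links $J_{s,i}$ and $S=\{1\}$, the door $(1,11r+i)\to(2,i)$ with $i\in I$ is usable: $J_{1,i}$ starts at $(1,i)$, which has default hub 1, and $J_{2,i}$ ends at $(2,11r+i)$, which has default hub 2.

**Step 1: most objects are usable.** Recall $h(u)\in S$ and $h(w)\in L\setminus S$. If the link ending at $u$ starts at a source with default hub outside $S$, its arc in $M$ goes from $L\setminus S$ to $S$, so it joins different classes. The same holds if the link starting at $w$ ends at a sink with default hub in $S$. So a non-usable object involves a link whose arc joins different classes. By (a), and since a link is involved in at most two kept objects, fewer than $2\alpha^2c_j$ kept objects of $S$ are non-usable.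

For a usable door the two involved links are distinct: otherwise the link ending at $u$ would start at $w$, whose default hub $h(w)$ is not in $S$.

**Step 2: selecting flips.** We want $f$ flips for every union of classes, using disjoint sets of links. Go through all nonempty proper $S\subsetneq L$ that are unions of classes (fewer than $2^\alpha$), and for each select $f$ usable objects of $S$, such that no link is involved in two selected objects. This is possible: at any moment at most $F$ objects have been selected; they involve at most $2F$ links, and these links are involved in at most $4F$ kept objects (the selected ones included), which are excluded. Since $j<B$, and there are $p/3=2\alpha^2c_B+5F$ kept objects of $S$, more than $F$ usable objects of $S$ remain.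

**Step 3: flip arcs.** Each selected object $u\to w$ of $S$ yields a *flip arc* $\gamma$ between hubs and a path $\Pi_\gamma$ in $H$:

* in-tie: $\Pi_\gamma$ is the link ending at $u$ followed by the arc $uw$; $\gamma$ goes from the default hub of the link's source to $h(w)$;
* out-tie: $\Pi_\gamma$ is the arc $uw$ followed by the link starting at $w$; $\gamma$ goes from $h(u)$ to the default hub of the link's sink;
* door: $\Pi_\gamma$ is the link ending at $u$, then the arc $uw$, then the link starting at $w$; $\gamma$ goes from the default hub of the first link's source to the default hub of the second link's sink.

Usability says exactly that $\gamma$ goes from a hub in $S$ to a hub in $L\setminus S$. The $\Pi_\gamma$ are indeed paths: in a tie, the end of $uw$ that is not on the link is an auxiliary port, and auxiliary ports lie on no link; for a door, the two links are distinct and hence disjoint.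

**Step 4: attaching the terminals.** We choose how $P_i$ leaves $x_i$ and arrives at $y_i$, exactly as in Section 2. Call a link *used* if it is involved in a selected object or has been assigned to a terminal. At the start at most $2F$ links are used. For $i=1,\dots,k$:

* If some $x_i$-port $v$ has sign $-$ (so $v$ is auxiliary), let $\Pi_{x_i}=x_iv$ and $a_i=h(v)$. Otherwise all $p'$ of the $x_i$-ports are sources. Choose one, $v$, whose link is not used, let $\Pi_{x_i}$ be $x_iv$ followed by this link, and let $a_i$ be the default hub of the link's sink. The link becomes used.
* If some $y_i$-port $v$ has sign $+$ (so $v$ is auxiliary), let $\Pi_{y_i}=vy_i$ and $b_i=h(v)$. Otherwise all $p'$ of the $y_i$-ports are sinks. Choose one, $v$, whose link is not used, let $\Pi_{y_i}$ be this link followed by $vy_i$, and let $b_i$ be the default hub of the link's source. The link becomes used.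

The choices are possible because distinct sources (sinks) have distinct links and $p'>2F+2k$. At the end at most $2F+2k$ links are used.

**Step 5: the routing multidigraph $M^*$.** Let $M^*$ be the multidigraph on $L$ consisting of all flip arcs together with all arcs of $M$ inside classes whose link is not used. For an arc $\gamma$ of the latter kind let $\Pi_\gamma$ be its link. The paths
$$\Pi_\gamma\ (\gamma\in E(M^*)),\qquad \Pi_{x_i},\ \Pi_{y_i}\ (1\le i\le k) \qquad (2)$$
are pairwise vertex-disjoint: they use distinct links, distinct auxiliary ports and distinct terminals; links are disjoint from each other, avoid auxiliary ports because they lie in $D_1$, and avoid terminals because $D_1\subseteq H$.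

Call a vertex an *exit of $l$* if it is a port $o$ with $h(o)=l$ and sign $+$, or a dummy source in $R^1_l$. Call it an *entry of $l$* if it is a port $z$ with $h(z)=l$ and sign $-$, or a dummy sink in $R^1_l$. Then:

**Claim (c).** If $\gamma\in E(M^*)$ goes from $l$ to $l'$, then $\Pi_\gamma$ starts at an exit of $l$ and ends at an entry of $l'$. The path $\Pi_{x_i}$ ends at an entry of $a_i$, and $\Pi_{y_i}$ starts at an exit of $b_i$.

*Proof.* A source is an exit, and a sink an entry, of its default hub; this settles every end of a path in (2) that is the start or the end of a link and not a terminal or an auxiliary port. The remaining ends are: the vertex $w$ of an in-tie, an entry of $h(w)$ as its sign is $-$; the vertex $u$ of an out-tie, an exit of $h(u)$ as its sign is $+$; an $x_i$-port of sign $-$, an entry of its hub; and a $y_i$-port of sign $+$, an exit of its hub. $\square$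

**Claim 2.** For $\emptyset\ne A\subsetneq L$, at least $f$ arcs of $M^*$ go from $A$ to $L\setminus A$.

*Proof.* If $A$ is a union of classes, take the $f$ flip arcs selected for $S=A$. Otherwise some class $C$ satisfies $\emptyset\ne A\cap C\subsetneq C$. By (b) applied to $A\cap C$, at least $c_{j+1}-\alpha^2c_j$ arcs of $M$ go from $A\cap C$ to $C\setminus A$. At most $2F+2k$ of them have a used link, so at least
$$c_{j+1}-\alpha^2c_j-2F-2k=c_j+f\ge f$$
of them belong to $M^*$. $\square$

## 9. Routing in the multidigraph and assembling the paths

**Step 1: routes between hubs.** We find arc-disjoint routes for the $k$ pairs in $M^*$. Choose one after another arc-disjoint paths $Q_1,\dots,Q_k$ in $M^*$ with $Q_i$ from $a_i$ to $b_i$ (trivial if $a_i=b_i$). Each path has at most $|L|-1\le\alpha-1$ arcs. So before $Q_i$ is chosen, at most $(k-1)(\alpha-1)<k\alpha=f$ arcs have been removed from $M^*$. By Claim 2 every cut still has an arc in each direction, so what remains is strongly connected, and $Q_i$ exists. Only arc-disjointness is required: several routes may pass through the same hub.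

**Step 2: from routes to paths.** We replace arcs by the paths $\Pi$ and fill in each hub. Let $Q_i$ have hubs $l_0=a_i,l_1,\dots,l_m=b_i$ and arcs $\gamma_1,\dots,\gamma_m$. Form $P_i$ by concatenating
$$\Pi_{x_i},\ \Pi_{\gamma_1},\ \dots,\ \Pi_{\gamma_m},\ \Pi_{y_i},$$
inserting at each hub $l=l_s$ a connection from the entry $z$ of $l$ where the preceding piece ends to the exit $o$ of $l$ where the next piece starts (Claim (c)):

* $z,o$ both ports: $C^-_{z,\rho}$ followed by $C^+_{\rho,o}$, where $\rho$ is the $i$-th member of $R^0_l$;
* $z$ a port and $o\in R^1_l$ a dummy source: $C^-_{z,o}$;
* $z\in R^1_l$ a dummy sink and $o$ a port: $C^+_{z,o}$.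

The entry and the exit are never both dummies, since a hub has dummies of one kind only.

**Step 3: disjointness.** We check that no vertex is used twice, within one $P_i$ or in two of them.

* The pieces $\Pi$ that occur are among the paths (2), and each occurs once because the $Q_i$ are arc-disjoint paths. So they are pairwise disjoint, and every entry and every exit is used at most once. In particular each connector is used at most once.
* Each $Q_i$ visits each hub at most once, different $i$ use different members of $R^0_l$, and the sets $R^0_l$ are disjoint for different $l$. So different connections use different members of $\bigcup_lR^0_l$.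
* Connectors have pairwise disjoint interiors. These interiors avoid all ports and $\Sigma$ by choice, avoid $Z$ since they lie in $H$, and avoid all links since links lie in $D_1$. So they meet no piece $\Pi$ and no member of $\bigcup_lR^0_l$.
* Links avoid all $R^0_l$ since they lie in $D_1$, and no port or terminal lies in $\Sigma$. So no piece $\Pi$ meets $\bigcup_lR^0_l$. A dummy that is the end of a connection is the end $z$ or $o$ of the piece to which it is attached, and by the first point it is used once.

Everything lies in $H\subseteq D-Z$ except the ends $x_i,y_i$. Hence $P_1,\dots,P_k$ are pairwise vertex-disjoint paths, and $P_i$ is an $(x_i,y_i)$-path. The terminals were arbitrary, so $D$ is $k$-linked. This proves Theorem 1. With $k=2$, every $K(2,\alpha)$-strong digraph $D$ with $\alpha(D)\le\alpha$ is 2-linked, hence unilaterally 2-linked, which proves Corollary 2: the conjecture is true. $\blacksquare$
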